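# Seven generators force normality in $k[x,y,z]$

## 1. The guess "yes, up to seven generators", tested on four ideals

Take an integrally closed ideal $I$ of $S=k[x,y,z]$, primary to $\mathfrak m=(x,y,z)$. Its powers need not be integrally closed. The first guess is that they are when $I$ has few generators, and that in three variables "few" means at most seven. We make this precise and test it.

**Definition (integral closure).** Let $J$ be an ideal of a Noetherian ring $R$. An element $h\in R$ is *integral over* $J$ if
$$h^m+c_1h^{m-1}+\dots+c_m=0\quad\text{for some } m\ge1 \text{ and } c_j\in J^j .$$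
These elements form an ideal $\overline J\supseteq J$, with $\overline{\overline J}=\overline J$. The ideal $J$ is *integrally closed* if $J=\overline J$.

For example, $xy\in\overline{(x^2,y^2)}$, because $(xy)^2-x^2y^2=0$ and $x^2y^2\in (x^2,y^2)^2$.

**Definition (normal ideal).** $I$ is *normal* if $I^n$ is integrally closed for every $n\ge1$.

Valuations detect integral elements. Let $v$ be a valuation, nonnegative on $R$, with $v(0)=\infty$, and put $v(J)=\min\{v(h):h\in J\}$. Then
$$h\in\overline{J}\ \Longrightarrow\ v(h)\ge v(J). \tag{1}$$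
Indeed, if $v(h)<v(J)$ then $v(c_jh^{m-j})\ge j\,v(J)+(m-j)v(h)>m\,v(h)$ for all $j\ge1$, so the terms of the equation cannot cancel $h^m$. The same computation shows that $\{h\in R:v(h)\ge c\}$ is an integrally closed ideal for every real $c$. On $k[x,y,z]$, positive integer weights for the variables give a valuation: the value of a polynomial is the least weight of its monomials (lowest forms multiply to a nonzero form). The ideals $\{v\ge c\}$ are then spanned by monomials.

**Three generators: $I=(x,y,z^c)$.** Use weights $(c,c,1)$, so $v(I)=c$. By (1), $\overline{I^n}\subseteq\{v\ge cn\}$. Let $x^ay^bz^e$ satisfy $c(a+b)+e\ge cn$. If $a+b\ge n$, it is in $I^n$. Otherwise $e\ge c(n-a-b)$, and it is in $(x,y)^{a+b}(z^c)^{n-a-b}\subseteq I^n$. So $I$ is normal.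

**Six generators: $I=\mathfrak m^2$.** With weights $(1,1,1)$, $\mathfrak m^{2n}=\{v\ge 2n\}$ is integrally closed. So $I$ is normal.

**Seven generators: $I=z\mathfrak m+(x,y)^3=(xz,yz,z^2,x^3,x^2y,xy^2,y^3)$.** Let $v_1,v_2$ be given by the weights $(1,1,1)$ and $(1,1,2)$. Then $v_1(I)=2$, $v_2(I)=3$. We claim
$$I^n=\{h: v_1(h)\ge2n,\ v_2(h)\ge3n\}\qquad(n\ge0), \tag{2}$$
so that $I$ is normal. The inclusion $\subseteq$ is clear. Conversely let $x^ay^bz^c$ satisfy $s+c\ge2n$ and $s+2c\ge3n$ with $s=a+b$ and $n\ge1$. If $c=0$, then $s\ge3n$ and the monomial is in $(x,y)^{3n}\subseteq I^n$. If $s=0$, then $c\ge2n$ and it is in $(z^2)^n$. If $s,c\ge1$, split off $xz$ or $yz$: then $(s,c)$ becomes $(s-1,c-1)$, both inequalities hold with $n-1$ in place of $n$, and we induct on $n$.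

**Eight generators: $J=\overline{(x^7,y^3,z^2)}$.** Use weights $(6,14,21)$, so that $x^7,y^3,z^2$ all have value $42$. By (1), $J\subseteq\{v\ge42\}$. Conversely, if a monomial $\mu$ has weight $w\ge42$, then $\mu^{42}=(x^7)^{6a}(y^3)^{14b}(z^2)^{21c}$ lies in $(x^7,y^3,z^2)^{w}\subseteq (x^7,y^3,z^2)^{42}$, so $\mu\in J$. Hence $J=\{v\ge42\}$. Running through $c=0$, $c=1$, $c\ge 2$ and the values of $b$, the minimal monomials are
$$x^7,\ x^5y,\ x^3y^2,\ y^3,\ x^4z,\ x^2yz,\ y^2z,\ z^2,$$
eight of them. Now $h=x^6y^2z$ has weight $36+28+21=85$. As above, $h^{42}\in(x^7,y^3,z^2)^{85}\subseteq (J^2)^{42}$, so $h\in\overline{J^2}$. But $h\notin J^2$. Otherwise $h=m_1m_2$ with monomials $m_i\in J$; one of them, say $m_1=x^iy^j$ with $i\le6$, $j\le2$, is free of $z$. Both weights are at least $42$ and they add up to $85$, so $42\le 6i+14j\le43$, so $6i+14j=42$. With $j=0,1,2$ this asks for $6i=42,28,14$, which has no solution $i\le6$. So $J$ is not normal.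

The guess survives: seven works in our test, eight fails. For monomial ideals it is a theorem: over any field, every integrally closed $\mathfrak m$-primary monomial ideal of $k[x,y,z]$ with at most seven generators is normal (Ataka–Matsuoka). In a $d$-dimensional regular local ring, $\mu(I)\le d+2$ suffices, and in characteristic zero so do $d+3$ homogeneous generators in the standard grading (Endo–Goto–Hong–Ulrich); here $\mu$ is the minimal number of generators. Matsuoka, in "Normality of ideals beyond the standard graded setting: families from numerical semigroup rings" (arXiv:2609.18087), is the source of the following problem. A *positive weighted grading* of $S$ is one in which $\deg x,\deg y,\deg z$ are positive integers. *If $k$ is any field and $I$ is an integrally closed $(x,y,z)$-primary ideal, homogeneous for some positive weighted grading, with $\mu_S(I)\le7$, must $I$ be normal?* For instance, with degrees $(3,3,2)$ such an ideal may contain $x^2-z^3$, and it need not be monomial.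

The answer is yes, and homogeneity is not needed. We prove the following.

**Theorem A.** Let $(R,\mathfrak m)$ be a regular local ring of dimension $d\ge1$ (any characteristic, equal or mixed, any residue field) and $I$ an integrally closed $\mathfrak m$-primary ideal with $\mu(I)\le d+4$. Then $I$ is normal.

**Corollary.** Let $k$ be any field. Every integrally closed $(x,y,z)$-primary ideal $I$ of $S=k[x,y,z]$ with $\mu_S(I)\le7$ is normal; in particular every one that is homogeneous for a positive weighted grading.

**Theorem B.** Let $(R,\mathfrak m)$ be a regular local ring of dimension $d\ge2$ and $I$ an integrally closed $\mathfrak m$-primary ideal such that for some $\ell\in\mathfrak m$ the ideal $I\cdot(R/\ell R)$ is generated by $d-1$ elements. Then $I$ is normal. (There is no bound on $\mu(I)$.)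

**Sharpness.** For every $d\ge3$ and every field $k$, the ring $k[x_1,\dots,x_d]_{(x_1,\dots,x_d)}$ has an integrally closed, non-normal ideal, primary to the maximal ideal, with exactly $d+5$ generators.

**Proof of the Corollary from Theorem A.** Put $R=S_{\mathfrak m}$, so $d=3$. Integral closure commutes with localization, so $IR$ is integrally closed, and $\mu_R(IR)\le\mu_S(I)\le7=d+4$. By Theorem A, $I^nR=\overline{I^n}R$ for all $n\ge 1$. Both $I^n$ and $\overline{I^n}$ are $\mathfrak m$-primary, so $\overline{I^n}/I^n$ is supported at $\mathfrak m$ only, and it vanishes. $\square$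

## 2. Persistence, completion, Rees valuations

Throughout, $\lambda$ is length. We use three facts on integral closure.

**(F1)** *If $\varphi:A\to B$ is a ring map, then $\varphi(\overline J)\subseteq\overline{JB}$.* Apply $\varphi$ to the integral equation.

**(F2)** *If $J$ is $\mathfrak m$-primary in a Noetherian local ring $R$, then $\overline{J\hat R}=\overline J\hat R$; in particular $J$ is integrally closed iff $J\hat R$ is.* The inclusion $\supseteq$ is (F1). Let $h\in\overline{J\hat R}$. Since $R/J=\hat R/J\hat R$, write $h=h_0+\delta$ with $h_0\in R$, $\delta\in J\hat R$. Then $h_0$ is integral over $J\hat R$. An integral equation of degree $m$ for $h_0$ says $h_0^m\in\sum_{j\ge1}J^jh_0^{m-j}\hat R=J(J,h_0)^{m-1}\hat R$. As $R\to\hat R$ is faithfully flat, ideals of $R$ are contracted from $\hat R$, so $h_0^m\in J(J,h_0)^{m-1}$, which is an integral equation of $h_0$ over $J$. So $h\in\overline J\hat R$. The last claim holds because ideals are contracted.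

**(F3)** (Rees; Huneke–Swanson, *Integral closure of ideals, rings and modules*, Thm 10.2.2.) *Let $I\ne0$ be an $\mathfrak m$-primary ideal of a Noetherian local domain $R$. There are finitely many $\mathbb Z$-valued valuations $v_1,\dots,v_r$ ($r\ge1$) of $\operatorname{Frac}R$, nonnegative on $R$, with $v_i(I)>0$ and*
$$\overline{I^n}=\{h\in R:\ v_i(h)\ge n\,v_i(I)\ \text{for all } i\}\qquad(n\ge0).$$
Since a power of each $h\in\mathfrak m$ lies in $I$, we have $v_i(h)>0$ for $h\in\mathfrak m$. For $I=z\mathfrak m+(x,y)^3$, formula (2) says that $v_1,v_2$ form such a set.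

"Excellent normal local domain" means a Noetherian local ring with these properties. Of excellence we use: complete local rings are excellent; localizations, quotients and finitely generated algebras of excellent rings are excellent; excellent rings are universally catenary; a reduced excellent ring has a finite normalization; and the completion of an excellent normal local ring is normal.

## 3. Cutting by a generic element of $I$

We would like to lower the dimension: choose $f\in I$, put $D=R/f$, and deduce normality of $I$ from that of $ID$. Take $h\in\overline{I^n}$. By (F1) its image is in $\overline{I^nD}$. If $I^nD$ is integrally closed, then $h=g+fw$ with $g\in I^n$, and we want $w\in\overline{I^{n-1}}$ in order to induct. This works if $v_i(f)=v_i(I)$ for all $i$.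

But we also need $ID$ to be integrally closed to begin with, and this can fail. Take $I=\mathfrak m^2$ in $k[x,y,z]_{\mathfrak m}$ and $f=x^2$. In $D=R/(x^2)$ the class of $x$ is nilpotent, so it is integral over every ideal, and it is not in $ID=\mathfrak m^2/(x^2)$. So $f$ must be general. The safest way is to give it indeterminate coefficients.

**Notation.** $(R,\mathfrak m,k)$ is an excellent normal local domain of dimension $d\ge1$, $I=(a_1,\dots,a_n)$ is $\mathfrak m$-primary, and $v_1,\dots,v_r$ are as in (F3). For variables $z=(z_1,\dots,z_n)$ put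
$$R'=R[z]_{\mathfrak mR[z]},\quad k'=k(z),\quad I'=IR',\quad x=\sum_jz_ja_j\in I',\quad D=R'/(x).$$
$R'$ is faithfully flat over $R$, excellent and normal, with maximal ideal $\mathfrak mR'$, residue field $k'$ and dimension $d$. It is regular if $R$ is, since $\mathfrak mR'$ is then generated by $d$ elements. Let $v_i'$ be the Gauss extension of $v_i$: on $R[z]$ it is the minimum of the values of the coefficients. A polynomial outside $\mathfrak mR[z]$ has a unit coefficient, so
$$v_i'=0\ \text{ on } R[z]\setminus\mathfrak mR[z],\qquad v_i'(x)=\min_jv_i(a_j)=v_i(I). \tag{3}$$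

Example: for $R=k[[x_1,x_2]]$, $I=\mathfrak m=(x_1,x_2)$, the ring $D=R'/(z_1x_1+z_2x_2)$ is a discrete valuation ring and $ID$ is its maximal ideal.

**Lemma 1.** For real $c_i$, $\{h\in R':v_i'(h)\ge c_i\ \forall i\}=\{h\in R:v_i(h)\ge c_i\ \forall i\}R'$. In particular $\overline{I'^n}=\overline{I^n}R'=\{h\in R':v_i'(h)\ge n\,v_i(I)\ \forall i\}$, and $I^n$ is integrally closed iff $I'^n$ is. The same holds with any other finite number of variables in place of $z$.

*Proof.* Write $h=g/s$ with $g\in R[z]$ and $s\in R[z]\setminus\mathfrak mR[z]$. By (3), $v_i'(h)=v_i'(g)$, so $v_i'(h)\ge c_i$ for all $i$ iff every coefficient of $g$ satisfies $v_i\ge c_i$ for all $i$. This is the first statement. The set $\{v_i'\ge n\,v_i(I)\ \forall i\}$ is an integrally closed ideal containing $I'^n$, so it contains $\overline{I'^n}$. By the first statement and (F3) it equals $\overline{I^n}R'$, which is in $\overline{I'^n}$ by (F1). Faithful flatness gives the equivalence. The number of variables played no role. $\square$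

**Lemma 2.** (a) $\overline{I'^n}:x=\overline{I'^{\,n-1}}$ for $n\ge1$. (b) If all powers of $ID$ are integrally closed in $D$, then $I$ is normal.

*Proof.* (a) If $xw\in\overline{I'^n}$, then $v_i'(w)\ge n\,v_i(I)-v_i(I)$ for all $i$ by (3), so $w\in\overline{I'^{n-1}}$ by Lemma 1. The converse is clear from the same inequalities.

(b) We show $\overline{I'^n}=I'^n$ by induction on $n$; $n=0$ is trivial. Let $h\in\overline{I'^n}$, $n\ge1$. Its image is in $\overline{I^nD}=I^nD$, so $h=g+xw$ with $g\in I'^n$. Then $xw=h-g\in\overline{I'^n}$, so by (a) and induction $w\in\overline{I'^{n-1}}=I'^{n-1}$. So $h\in I'^n$. Now apply Lemma 1. $\square$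

## 4. The generic section of an integrally closed ideal is integrally closed

**Lemma 3.** If $d\ge2$ and $I$ is integrally closed, then $ID$ is integrally closed in $D$.

The plan is to filter $R'$ by the valuations, to pass to the associated graded ring $G'$, and to prove the statement for leading forms there. The filtration needs fractional steps. Take $I=(x,y^2)\subset k[[x,y]]$, where the single valuation $v(x)=2$, $v(y)=1$ serves in (F3) (the computation for $(x,y,z^c)$ in Section 1 carries over). With integer steps the class of $y$ in $R/I$ is nonzero with square zero. With half-integer steps $y$ gets degree $\frac12$, and the graded ring is $k[x,y]$, which is reduced.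

*Proof.* **Setup.** Let $e\ge1$ be a common multiple of the $v_i(I)$. For $q\in\frac1e\mathbb Z$ put
$$I_q=\{h\in R:v_i(h)\ge q\,v_i(I)\ \forall i\},\qquad F_q=I_qR'=\{h\in R':v_i'(h)\ge q\,v_i(I)\ \forall i\},$$
where the two descriptions of $F_q$ agree by Lemma 1. Then $I_q=R$ for $q\le0$, $I_pI_q\subseteq I_{p+q}$, $F_n=\overline{I'^n}$ for integers $n\ge0$, and $F_1=I'$ as $I$ is integrally closed. Since $v_i(I)/e\le1\le v_i(\mathfrak m)$, we have $\mathfrak mI_q\subseteq I_{q+1/e}$. Also $I_{1/e}=\mathfrak m$: elements of $\mathfrak m$ have $v_i\ge1\ge v_i(I)/e$, and units have $v_i=0<v_i(I)/e$. Put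
$$G=\bigoplus_{q\ge0}I_q/I_{q+1/e},\qquad G'=\bigoplus_{q\ge0}F_q/F_{q+1/e}=G\otimes_kk'.$$
The last equality holds by flatness, because $\mathfrak m$ kills $I_q/I_{q+1/e}$. So $G_0=k$, $G_0'=k'$.

**Step 1: $G$ and $G'$ are reduced.** This will let us test elements at minimal primes. It is enough to treat nonzero homogeneous elements, since the lowest component of a nilpotent element is nilpotent. Let $h\in I_q\setminus I_{q+1/e}$. For some $i$,
$$q\,v_i(I)\le v_i(h)<q\,v_i(I)+v_i(I)/e .$$
As $v_i(I)$ divides $e$, both the integer $v_i(h)$ and $q\,v_i(I)$ lie in $\frac{v_i(I)}e\mathbb Z$. So $v_i(h)=q\,v_i(I)$ and $v_i(h^m)=mq\,v_i(I)$, whence $h^m\notin I_{mq+1/e}$ for all $m$. The argument for $G'$ is the same with $v_i'$.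

**Step 2: $G'$ is finite over $k'[a_1^*,\dots,a_n^*]$, where $a_j^*\in G_1'$ is the class of $a_j$, and $\dim G'/\mathfrak p=d$ for every minimal prime $\mathfrak p$.** This is where $d\ge2$ will enter. Put $E=\bigoplus_{n\ge0}F_nt^n$. If $h\in\overline{I'^n}$ satisfies $h^m+\sum c_jh^{m-j}=0$ with $c_j\in I'^{nj}$, multiply by $t^{nm}$ to see that $ht^n$ is integral over $R'[I't]$. So $E$ lies in the normalization of the excellent domain $R'[I't]$, which is finite over $R'[I't]$, and hence $E$ is finite over $R'[I't]$. For $0\le r<e$ the set $\bigoplus_{n\ge0}F_{n+r/e}t^n$ is an ideal of $E$. Adding up over $r$ (with the shifts $t^{r/e}$), $\bigoplus_{q\ge0}F_qt^q$ is finite over $R'[I't]$. So its quotient $G'$ is finite over $R'[I't]$, which acts on $G'$ through its image $k'[a_1^*,\dots,a_n^*]$.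

Now let $\tilde B=\bigoplus_{q\in\frac1e\mathbb Z}F_qt^q$, a domain. It is generated over $R'$ by $t^{-1/e}$ and the finitely generated algebra $\bigoplus_{q\ge0}F_qt^q$. The ideal $t^{-1/e}\tilde B$ is $F_{q+1/e}t^q$ in degree $q$, and $F_q=F_{q+1/e}=R'$ for $q<0$, so $\tilde B/t^{-1/e}\tilde B=G'$. Let $P$ be a minimal prime of $t^{-1/e}\tilde B$. It has height one. It contains $\mathfrak mR'=t^{-1/e}\cdot F_{1/e}t^{1/e}$, so it contracts to $\mathfrak mR'$. The fraction field of $\tilde B$ has transcendence degree $1$ over $\operatorname{Frac}R'$. As $R'$ is universally catenary, the dimension formula reads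
$$\operatorname{ht}P+\operatorname{trdeg}_{k'}\kappa(P)=\dim R'+1,\qquad\text{i.e.}\qquad 1+\operatorname{trdeg}_{k'}\kappa(P)=d+1 .$$
So $\dim G'/\mathfrak p=d$ for every minimal prime $\mathfrak p$ of $G'$.

**Step 3: the class $X=\sum z_ja_j^*\in G_1'$ of $x$ is a nonzerodivisor on $G'$.** We will divide by $X$. As $X$ is homogeneous, test homogeneous elements: if $h\in F_q$ and $xh\in F_{q+1+1/e}$, then $v_i'(h)\ge(q+1/e)v_i(I)$ by (3), so $h\in F_{q+1/e}$.

**Step 4: if $\eta\in G_q'$ with $q<1$ and $\eta^m\in XG'$ for some $m\ge1$, then $\eta=0$.** This is the heart of the proof. First, $\eta$ lies in $XG'$ locally. The ring $G'=G\otimes_kk(z)$ is a localization of $G[z]$. So after inverting $a_j^*$, $G'/XG'$ becomes a localization of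
$$G_{a_j^*}[z]/\Big(\sum_lz_la_l^*\Big)\cong G_{a_j^*}[z_l:l\ne j],$$
where $z_j$ was eliminated. This is reduced by Step 1 (and zero if $a_j^*=0$). So $\eta\in XG'_{a_j^*}$ for each $j$, and there is $M\ge1$ with $(a_j^*)^M\eta\in XG'$ for all $j$.

Suppose $\eta\ne0$. As $G'$ is reduced, some minimal prime $\mathfrak p$ does not contain $\eta$; it is homogeneous. Put $\bar G=G'/\mathfrak p$, a graded domain of dimension $d$, and let $\bar a_j$ be the class of $a_j^*$. By Step 3, $X\notin\mathfrak p$. So in the localization of $\bar G$ at its nonzero homogeneous elements we have $\sigma=\eta/X\ne0$, homogeneous of degree $q-1<0$, with $\bar a_j^M\sigma\in\bar G$ for all $j$.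

By graded Noether normalization, $k'[\bar a_1,\dots,\bar a_n]$ is finite over a polynomial ring $T=k'[b_1,\dots,b_d]$ with $b_i\in k'[\bar a_1,\dots,\bar a_n]$ homogeneous of positive degree, and by Step 2 so is $\bar G$. With $N=n(M-1)+1$, $b_i^N$ is a combination of monomials of degree at least $N$ in the $\bar a_j$, each divisible by some $\bar a_j^M$. So $b_i^N\sigma\in\bar G$. As $d\ge2$, $\sigma\in\bar G_{b_1}\cap\bar G_{b_2}$, so $\sigma$ is integral over $T_{b_1}$ and over $T_{b_2}$. These rings are normal, so the minimal polynomial of $\sigma$ over $\operatorname{Frac}T$ has its coefficients in $T_{b_1}\cap T_{b_2}=T$ ($b_1,b_2$ are nonassociate primes of a factorial ring). Thus $\sigma^s+c_1\sigma^{s-1}+\dots+c_s=0$ with $s\ge1$ and $c_j\in T$. Taking the component of degree $s(q-1)$, we may assume that $c_j$ is homogeneous of degree $j(q-1)<0$. But $T$ has no elements of negative degree except $0$, so $\sigma^s=0$, a contradiction in a domain.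

**Step 5: conclusion, by taking the leading form of an integral equation.** Let $h\in R'$ have image integral over $ID$. Lifting the equation to $R'$,
$$h^m+c_1h^{m-1}+\dots+c_m=xw,\qquad c_j\in I'^j,\ w\in R'.$$
Suppose $h\notin I'=F_1$. Let $q$ be maximal in $\frac1e\mathbb Z_{\ge0}$ with $h\in F_q$; then $q<1$. Let $\eta\ne0$ be the class of $h$ in $G'_q$. For $j\ge1$, $c_jh^{m-j}\in F_{j+(m-j)q}\subseteq F_{mq+1/e}$, since $j(1-q)\ge1/e$. So $h^m\equiv xw$ modulo $F_{mq+1/e}$, and $xw\in F_{mq}$.

* If $mq\ge1$, then $w\in F_{mq-1}$ by (3), and $\eta^m$ is $X$ times the class of $w$, so $\eta^m\in XG'$.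
* If $mq<1$, then $xw\in I'=F_1\subseteq F_{mq+1/e}$, so $\eta^m=0\in XG'$.

By Step 4, $\eta=0$, a contradiction. So $h\in I'$. $\square$

## 5. Singularities of the generic section, and ideals of order one

**Lemma 4.** Suppose $R$ is Cohen–Macaulay and regular at all nonmaximal primes, and $d\ge2$. Then $D$ is excellent, Cohen–Macaulay of dimension $d-1$, and regular at all nonmaximal primes. If $d\ge3$, $D$ is a normal domain; if $d=2$, $D$ is reduced.

*Proof.* $x\ne0$ is a nonzerodivisor on the Cohen–Macaulay domain $R'$, so $D$ is Cohen–Macaulay of dimension $d-1$; it is excellent. The only prime of $R'$ containing $I'$ is $\mathfrak mR'$. Let $\mathfrak q\ni x$ be another prime. Some $a_j\notin\mathfrak q$, and $D_{\mathfrak q}$ is a localization of $R_{a_j}[z]/(x)\cong R_{a_j}[z_l:l\ne j]$. Primes of $R$ not containing $a_j$ are nonmaximal, so $R_{a_j}$ is regular, and so is $D_{\mathfrak q}$. If $d\ge3$, then $\dim D\ge2$, $D$ is $S_2$ and $R_1$, hence normal, and a normal local ring is a domain. If $d=2$, $D$ is $S_1$ and $R_0$, hence reduced. $\square$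

When $I$ contains an element of order one, the generic section is again regular.

**Lemma 5.** Let $R$ be an excellent regular local ring of dimension $d\ge2$, $I\not\subseteq\mathfrak m^2$ an integrally closed $\mathfrak m$-primary ideal, and $a_1,\dots,a_n$ minimal generators of $I$. Then $D$ is an excellent regular local ring of dimension $d-1$ with infinite residue field, $ID$ is integrally closed, $\mu(ID)=\mu(I)-1$, and if $ID$ is normal then so is $I$.

*Proof.* Some $a_j\notin\mathfrak m^2$, so the class of $x=\sum z_ja_j$ in $(\mathfrak m/\mathfrak m^2)\otimes_kk'$ is nonzero, and $D$ is regular of dimension $d-1$. Its residue field $k(z)$ is infinite. The classes of the $a_j$ form a basis of $I/\mathfrak mI$, so the class of $x$ in $I'/\mathfrak mI'=(I/\mathfrak mI)\otimes_kk'$ is nonzero. As $ID=I'/(x)$, $\mu(ID)=\dim I'/(\mathfrak mI'+xR')=\mu(I)-1$. The rest is Lemma 3 and Lemma 2(b). $\square$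

For $d=3$, order-one ideals are thus reduced to regular local rings of dimension two. If $I\subseteq\mathfrak m^2$, the surface $D$ is singular, and we need a class of singular surfaces on which integrally closed ideals are normal.

## 6. Surfaces with a resolution satisfying $H^1(X,\mathcal O_X)=0$

The next result is a case of a theorem of Lipman (*Rational singularities…*, Publ. IHES 36 (1969), Thm 7.1). We prove it.

**Proposition 6.** Let $(D,\mathfrak m_D)$ be a two-dimensional Noetherian normal local domain with infinite residue field $\kappa$, and suppose there is a projective birational morphism $X\to\operatorname{Spec}D$ with $X$ regular, integral and $H^1(X,\mathcal O_X)=0$. If $J$ is an integrally closed $\mathfrak m_D$-primary ideal, then all powers of $J$ are integrally closed.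

The simplest example is $D$ regular and $X=\operatorname{Spec}D$. So integrally closed ideals primary to the maximal ideal in a two-dimensional regular local ring with infinite residue field are normal.

*Proof.* **Step 0: cohomology vanishes above degree one.** Let $X^\bullet\to\operatorname{Spec}D$ be projective birational with $X^\bullet$ integral. Over a height-one prime $\mathfrak q$, $D_{\mathfrak q}$ is a discrete valuation ring, and the morphism is an isomorphism: by the valuative criterion it has a section, whose image is closed and contains the generic point, so it is everything. For a point $P$ over $\mathfrak m_D$ the dimension inequality says $\dim\mathcal O_{X^\bullet,P}+\operatorname{trdeg}_\kappa\kappa(P)\le2$, and $\dim\mathcal O_{X^\bullet,P}\ge1$. So all fibres have dimension at most $1$, all local rings have dimension at most $2$, and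
$$H^i(X^\bullet,\mathcal F)=0\quad\text{for } i\ge2 \text{ and } \mathcal F \text{ coherent}. \tag{4}$$

**Step 1: the effect of blowing up a point on a regular surface.** Let $(A,\mathfrak n)$ be a two-dimensional regular local ring, $Y$ the blow-up of $\operatorname{Spec}A$ at $\mathfrak n$, $\mathcal O_Y(n)=\mathfrak n^n\mathcal O_Y$, and $E\cong\mathbb P^1$ the exceptional curve over $A/\mathfrak n$. In
$$0\to\mathcal O_Y(n+1)\to\mathcal O_Y(n)\to\mathcal O_E(n)\to0$$
we have $H^1(\mathcal O_E(n))=0$ for $n\ge-1$, and $H^1(\mathcal O_Y(n))=0$ for $n\gg0$ by ampleness. Descending induction gives $H^1(Y,\mathcal O_Y)=0$. As $A$ is normal and $Y$ is proper and birational, $H^0(Y,\mathcal O_Y)=A$. For $r\ge0$, $H^0(Y,\mathcal O_Y(r))=\mathfrak n^r$: it contains $\mathfrak n^r$, and the local ring at the generic point of $E$ is the valuation ring of the $\mathfrak n$-adic order, so its elements have order at least $r$.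

Let $\mathfrak b$ be an $\mathfrak n$-primary ideal of order $r\ge1$. Then $\mathfrak b\mathcal O_Y=\mathfrak b''\mathcal O_Y(r)$ with an ideal sheaf $\mathfrak b''$ that is the unit ideal off $E$ and at the generic point of $E$. So $\mathcal O_Y/\mathfrak b''$ is supported at finitely many closed points. Generators of $\mathfrak b$ give a surjection $\mathcal O_Y^N\to\mathfrak b\mathcal O_Y$; $H^2$ of its kernel vanishes by (4) for $A$, and $H^1(\mathcal O_Y)=0$, so $H^1(Y,\mathfrak b\mathcal O_Y)=0$. From $0\to\mathfrak b\mathcal O_Y\to\mathcal O_Y(r)\to\mathcal O_Y/\mathfrak b''\to0$ (the last term has finite support, so the twist can be dropped) we get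
$$\sum_Q\lambda(\mathcal O_{Y,Q}/\mathfrak b''_Q)\le\lambda_A\big(H^0(\mathcal O_Y/\mathfrak b'')\big)=\lambda\big(\mathfrak n^r/H^0(\mathfrak b\mathcal O_Y)\big)\le\lambda(\mathfrak n^r/\mathfrak b)<\lambda(A/\mathfrak b). \tag{5}$$
The first inequality holds because $\lambda_A$ weights each point by its residue degree; the third because $\mathfrak b\subseteq H^0(\mathfrak b\mathcal O_Y)$; the last because $r\ge1$.

**Step 2: making $J$ invertible without creating $H^1$.** $X$ is regular, hence locally factorial. Taking out the greatest common divisor of the generators of $J$ at each point, $J\mathcal O_X=\mathcal O_X(-F)\,\mathfrak J$ with $F$ an effective divisor and $\mathfrak J$ contained in no height-one prime. By Step 0 the support of $\mathcal O_X/\mathfrak J$ consists of points with two-dimensional local rings; it is a finite set of closed points, and $\mathcal O_X/\mathfrak J$ has finite length. Blow up a point of the support and remove the divisorial factor. By (5), the total length strictly decreases. After finitely many point blow-ups we reach $X'\to X$ with $X'$ regular and integral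 and $\mathcal L:=J\mathcal O_{X'}$ invertible. For each point blow-up $\pi$, Step 1 and flat base change to the local ring of the point give $R^1\pi_*\mathcal O=0$ and $\pi_*\mathcal O=\mathcal O$. By Leray, $H^1(X',\mathcal O_{X'})=0$. Finally $X'\to\operatorname{Spec}D$ is projective and birational and $D$ is normal, so $H^0(X',\mathcal O_{X'})=D$.

**Step 3: $H^0(X',\mathcal L^n)=\overline{J^n}$ for $n\ge0$.** This translates the claim into geometry. If $h\in\overline{J^n}$, then $h$ is locally integral over the invertible ideal $\mathcal L^n$ of the normal scheme $X'$. Principal ideals generated by a nonzerodivisor $g$ in a normal domain are integrally closed (divide the equation by $g^m$), so $h\in H^0(\mathcal L^n)$. Conversely let $h\in H^0(\mathcal L^n)\subseteq D$, and let $V\supseteq D$ be a valuation ring of $\operatorname{Frac}D$. By properness $V$ dominates a local ring of $X'$, so $h\in\mathcal L^nV=J^nV$. By the valuative criterion of integral closure, $h\in\overline{J^n}$.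

**Step 4: two sections generate $\mathcal L$.** $J$ generates $\mathcal L$. Let $C$ be the closed fibre of $X'$. For a point $P\in C$, the elements of $J$ that vanish at $P$ as sections of $\mathcal L$ form a submodule of $J$ containing $\mathfrak m_DJ$, and it is proper. As $\kappa$ is infinite, there is $a\in J$ whose class avoids the finitely many proper subspaces of $J/\mathfrak m_DJ$ belonging to the generic points of $C$. As $\dim C\le1$, $a$ vanishes on $C$ only at finitely many closed points. In the same way there is $b\in J$ that vanishes at none of them. So $a,b$ generate $\mathcal L$ along $C$. The locus where they do not generate is closed with closed image in $\operatorname{Spec}D$. If it were nonempty, the image would contain $\mathfrak m_D$ and the locus would meet $C$. So $a,b$ generate $\mathcal L$ on $X'$.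

**Step 5: $\overline{J^{n+1}}=(a,b)\overline{J^n}$ for $n\ge1$.** The kernel of $(a,b):\mathcal O_{X'}^2\to\mathcal L$ is $\mathcal L^{-1}$. Twisting by $\mathcal L^n$,
$$0\to\mathcal L^{n-1}\to(\mathcal L^n)^2\xrightarrow{(a,b)}\mathcal L^{n+1}\to0 .$$
For $n\ge1$, $\mathcal L^{n-1}$ is a quotient of some $\mathcal O_{X'}^N$, so $H^1(\mathcal O_{X'})=0$ and (4) give $H^1(\mathcal L^{n-1})=0$. So $H^0(\mathcal L^{n+1})=aH^0(\mathcal L^n)+bH^0(\mathcal L^n)$, i.e. $\overline{J^{n+1}}=(a,b)\overline{J^n}\subseteq J\,\overline{J^n}$ by Step 3. By induction from $\overline J=J$, $\overline{J^n}=J^n$ for all $n\ge1$. $\square$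

## 7. Double points with nondegenerate leading form

**Definition (nondegenerate form).** A binary quadratic form $aU^2+bUV+cV^2$ over a field is *nondegenerate* if its discriminant $b^2-4ac$ is nonzero.

So $UV$ is nondegenerate over every field, and $U^2+UV+V^2$ is nondegenerate in characteristic $2$. In characteristic $2$, $\alpha U^2+\beta V^2$ is always degenerate.

**Lemma 7 (normal form).** Let $(R,\mathfrak m)$ be a complete $3$-dimensional regular local ring, $\ell\in\mathfrak m\setminus\mathfrak m^2$, and $f\in\mathfrak m^2$ such that the image of $f$ in $R/\ell R$ has order $2$ with nondegenerate leading form. If $R/f$ is normal, there are a regular system of parameters $u,v,\ell$, elements $a,b,c\in R$ with $b^2-4ac$ a unit, a unit $\varepsilon$ and $p\ge2$ with $f=au^2+buv+cv^2+\varepsilon\ell^p$.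

*Proof.* **Step 1: a first expression.** Choose $u_1,v_1$ with $(u_1,v_1,\ell)=\mathfrak m$. The square of the maximal ideal of $R/\ell R$ is generated by the images of $u_1^2,u_1v_1,v_1^2$. So there are $a,b,c,\rho_1\in R$ with
$$f=N(u_1,v_1)+\ell\rho_1,\qquad N(u,v)=au^2+buv+cv^2 ;$$
all higher-order terms modulo $\ell$ are absorbed in $a,b,c$. The residues of $a,b,c$ are the coefficients of the leading form of $f$ modulo $\ell$, so $b^2-4ac$ is a unit. As $\ell\rho_1\in\mathfrak m^2$ and $\ell\notin\mathfrak m^2$, $\rho_1\in\mathfrak m$. From now on $a,b,c$ stay fixed.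

**Step 2: completing the square, without dividing by $2$.** Suppose $f=N(u_j,v_j)+\ell^j\rho_j$ with $(u_j,v_j,\ell)=\mathfrak m$, $j\ge1$. If $\rho_j$ is a unit, stop; then $j\ge2$ by Step 1, and we are done with $p=j$. Otherwise $\rho_j=r_0\ell+r_1u_j+r_2v_j$. Put $c_i=\ell^jr_i$ for $i=1,2$ and solve
$$2as+bt=-c_1,\qquad bs+2ct=-c_2 .$$
The determinant $4ac-b^2$ is a unit, so a solution exists and $s,t\in\ell^jR$. Put $u_{j+1}=u_j-s$, $v_{j+1}=v_j-t$; then $(u_{j+1},v_{j+1},\ell)=\mathfrak m$. Since
$$N(u+s,v+t)=N(u,v)+(2as+bt)u+(bs+2ct)v+N(s,t),$$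
the terms linear in $u_{j+1},v_{j+1}$ cancel against $c_1u_{j+1}+c_2v_{j+1}$, and
$$f=N(u_{j+1},v_{j+1})+\ell^{j+1}r_0+c_1s+c_2t+N(s,t).$$
The last three terms lie in $\ell^{2j}R\subseteq\ell^{j+1}R$. So $f=N(u_{j+1},v_{j+1})+\ell^{j+1}\rho_{j+1}$.

**Step 3: the process stops.** If not, $u_j\to\hat u$ and $v_j\to\hat v$ with $\hat u-u_j,\hat v-v_j\in\ell^jR$. So $(\hat u,\hat v,\ell)=\mathfrak m$ and $f-N(\hat u,\hat v)\in\bigcap_j\ell^jR=0$. Then $f\in P^2$ for the height-two prime $P=(\hat u,\hat v)$, so $R/f$ is not regular at the height-one prime $P/f$, contradicting normality. $\square$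

**Lemma 8.** Let $(R,\mathfrak m,k)$ be a $3$-dimensional regular local ring with regular parameters $u,v,\ell$, and $f=au^2+buv+cv^2+\varepsilon\ell^p$ with $b^2-4ac$ and $\varepsilon$ units and $p\ge1$. If $D=R/f$ is normal, then there is $X\to\operatorname{Spec}D$, a composition of blow-ups of closed points (possibly none), with $X$ regular and $H^1(X,\mathcal O_X)=0$.

*Proof.* We induct on $p$. If $p=1$, then $f\notin\mathfrak m^2$, $D$ is regular, and $X=\operatorname{Spec}D$. Let $p\ge2$. The leading form of $f$ in $\operatorname{gr}_{\mathfrak m}R=k[U,V,L]$ is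
$$f^*=N(U,V)+\bar\varepsilon L^2\ (p=2),\qquad f^*=N(U,V)\ (p\ge3),\qquad N=\bar aU^2+\bar bUV+\bar cV^2 ,$$
with $N$ nondegenerate.

**Step 1: one blow-up creates no $H^1$.** Let $Y$ be the blow-up of $\operatorname{Spec}R$ at $\mathfrak m$ with exceptional divisor $\mathbb P=\mathbb P^2_k$, and $\mathcal O_Y(n)=\mathfrak m^n\mathcal O_Y$ for $n\in\mathbb Z$. In $0\to\mathcal O_Y(n+1)\to\mathcal O_Y(n)\to\mathcal O_{\mathbb P}(n)\to0$ we have $H^1(\mathcal O_{\mathbb P}(n))=0$ for all $n$, $H^2(\mathcal O_{\mathbb P}(n))=0$ for $n\ge-2$, and $H^i(Y,\mathcal O_Y(n))=0$ for $i>0$, $n\gg0$. Descending induction gives $H^1(Y,\mathcal O_Y(n))=0$ for all $n$ and $H^2(Y,\mathcal O_Y(n))=0$ for $n\ge-2$.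

Let $X_1\subset Y$ be the subscheme with ideal $f\,\mathcal O_Y(-2)$; locally it is generated by $f/t^2$ with $t$ a local equation of $\mathbb P$. Since $f/t^2$ restricts to $f^*\ne0$ on the integral scheme $\mathbb P$, the elements $t,f/t^2$, and hence $f/t^2,t$, form a regular sequence at each point of $\mathbb P\cap X_1$. So $t$ is a nonzerodivisor on $\mathcal O_{X_1}$, and $X_1$ is the scheme-theoretic closure of $\operatorname{Spec}D\setminus\{\mathfrak m_D\}$ in $Y$, i.e. the blow-up of $\operatorname{Spec}D$ at its closed point; it is integral. Its exceptional divisor is the Cartier divisor $C=\{f^*=0\}\subset\mathbb P^2_k$. From $0\to\mathcal O_Y(-2)\xrightarrow{f}\mathcal O_Y\to\mathcal O_{X_1}\to0$, $H^1(\mathcal O_Y)=0$ and $H^2(\mathcal O_Y(-2))=0$ we get $H^1(X_1,\mathcal O_{X_1})=0$.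

**Step 2: where $X_1$ is regular.** Off $C$, $X_1$ is $\operatorname{Spec}D$ minus its closed point, which is regular as $D$ is normal of dimension $2$. At a point where $C$ is regular, $X_1$ is regular, as $C$ is Cartier. Now $f^*_U=N_U=2\bar aU+\bar bV$ and $f^*_V=N_V=\bar bU+2\bar cV$ vanish together only where $U=V=0$, as $4\bar a\bar c-\bar b^2\ne0$. On the chart $L=1$ the Jacobian criterion uses $f_U^*,f_V^*$, which vanish together only at $P=(0:0:1)$. On the chart $U=1$ it uses $f_V^*,f_L^*$; if both vanish at a point of $C$, then Euler's relation $Uf_U^*+Vf_V^*+Lf_L^*=2f^*=0$ gives $f_U^*=0$ too, so $U=V=0$, which is absurd there. The chart $V=1$ is the same. This is valid in all characteristics. So $C$ is smooth off $P$. If $p=2$, then $f^*(P)=\bar\varepsilon\ne0$, so $P\notin C$, $X_1$ is regular, and we take $X=X_1$.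

**Step 3: the point $P$ when $p\ge3$.** Here $\mathcal O_{Y,P}$ has regular parameters $u'=u/\ell$, $v'=v/\ell$, $\ell$ and residue field $k$, and $\mathcal O_{X_1,P}=\mathcal O_{Y,P}/(f_1)$ with
$$f_1=f/\ell^2=au'^2+bu'v'+cv'^2+\varepsilon\ell^{p-2}.$$
It is a two-dimensional hypersurface ring, hence $S_2$. Its nonclosed points are points of $X_1$ off $C$ or points of $C$ other than $P$, so it is regular there by Step 2. Hence it is normal, and $X_1$ is normal. By induction (exponent $p-2\ge1$), successive point blow-ups over $P$ give $\pi:X\to X_1$ with $X$ regular and, by flat base change to $\operatorname{Spec}\mathcal O_{X_1,P}$, $R^1\pi_*\mathcal O_X=0$. Also $\pi_*\mathcal O_X=\mathcal O_{X_1}$, as $X_1$ is normal and $\pi$ is proper and birational. By Leray, $H^1(X,\mathcal O_X)=H^1(X_1,\mathcal O_{X_1})=0$. $\square$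

**Proposition 9.** Let $(R,\mathfrak m,k)$ be an excellent regular local ring of dimension $3$, $I\subseteq\mathfrak m^2$ an integrally closed $\mathfrak m$-primary ideal, $\ell\in\mathfrak m\setminus\mathfrak m^2$, $\mathfrak n=\mathfrak m/\ell R$, and $V\subseteq\mathfrak n^2/\mathfrak n^3$ the image of $I$. If $V$ contains a nondegenerate form, then $I$ is normal.

*Proof.* Form $R',x,D$ as in Section 3. The images $q_j$ of the $a_j$ span $V$ over $k$, and the image of $x$ in $(\mathfrak n^2/\mathfrak n^3)\otimes_kk'$ is $\sum z_jq_j$. Its discriminant is a polynomial in $z$ over $k$ that is nonzero at some $k$-specialization, by hypothesis. So it is nonzero, and $x$ has order $2$ modulo $\ell$ with nondegenerate leading form. By Lemma 4, $D$ is normal and excellent, so $\hat D=\widehat{R'}/(x)$ is normal. Lemmas 7 and 8, for $\widehat{R'}$ and $f=x$, give $X\to\operatorname{Spec}\hat D$ as in Proposition 6, and the residue field $k(z)$ is infinite. By Lemma 3 and (F2), $I\hat D$ is integrally closed, so by Proposition 6 all $I^n\hat D$ are, and by (F2) all $I^nD$ are. Lemma 2(b) finishes.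 $\square$

## 8. A pencil of squares in characteristic two

Can Proposition 9 carry the whole case $I\subseteq\mathfrak m^2$? Suppose $\dim V\ge2$. If the residue characteristic is not $2$, then $V$ contains a nondegenerate form. Indeed, a nonzero degenerate form is then $\alpha L^2$ with $L$ linear: if $a\ne0$ it is $a(U+\frac b{2a}V)^2$, and if $a=0$ then $b=0$. If independent $q_1=\alpha L_1^2$ and $q_2=\beta L_2^2$ are both degenerate, then $L_1,L_2$ are independent, and $q_1+q_2$ has discriminant $-4\alpha\beta$ times the square of a nonzero determinant. In residue characteristic $2$ this stops working at $V=\langle X^2,Y^2\rangle$: every member is degenerate, and the determinant $4ac-b^2$ used in Lemmas 7 and 8 is not a unit.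

This happens for integrally closed ideals. Let $k=\mathbb F_2(c,d)$ with $c,d$ independent variables, give $x,y,z$ the degrees $3,3,2$, and put
$$f=x^2-cz^3,\quad g=y^2-dz^3,\quad I=(f,g)+\{\text{polynomials with all terms of degree}\ge7\}.$$
The terms of degree at least $7$ are generated by $xz^2,yz^2,xyz,z^4$ and monomials that reduce to these modulo $f,g$: for instance $x^2z=zf+cz^4$, $x^3=xf+cxz^3$, $x^2y=yf+cyz^3$. So $I=(f,g,xz^2,yz^2,xyz,z^4)$. It is homogeneous, and it is $(x,y,z)$-primary as it contains $(x,y,z)^4$.

*$I$ is integrally closed.* First, $(f,g)$ is prime. The ring $S/(f,g)$ is free over $k[z]$ with basis $1,x,y,xy$, so it embeds in $L[x,y]/(x^2-cz^3,y^2-dz^3)$ with $L=\mathbb F_2(c,d,z)$. Over $L^2$, the elements $1,cz,dz$ are linearly independent. So $cz^3=cz\cdot z^2$ is not a square in $L$, and $dz^3=(A+B\sqrt{cz^3})^2=A^2+B^2cz^3$ has no solution $A,B\in L$. So this ring is a field. Now let $h$ be integral over $I$, with equation $h^m+\sum c_jh^{m-j}=0$, $c_j\in I^j$. By (1), $h$ has no terms of degree below $6$. Let $h_6$ be its component of degree $6$. The component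 of degree $6j$ of $c_j$ is a combination of products of $j$ factors $f,g$. Taking degree $6m$ in the equation, $h_6^m\in(f,g)$, so $h_6\in(f,g)$, so $h_6\in kf+kg$, and $h\in I$.

Localize at $(x,y,z)$. The only quadratic leading parts in $I$ are combinations of $x^2$ and $y^2$. So for every $\ell\in\mathfrak m\setminus\mathfrak m^2$ the space $V$ consists of combinations of squares, all degenerate, and Proposition 9 does not apply for any $\ell$. (This says only that the test is silent; nothing is claimed about the surface $D$.) But something else is visible: with $\ell=z$, $I\cdot(R/zR)=(x^2,y^2)$ is a complete intersection, generated by $2=d-1$ elements. This is the hypothesis of Theorem B.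

## 9. Complete intersections modulo $\ell$, and duality on a curve

If surfaces are a problem, one can cut further, down to a curve. By itself this is not enough. Let $A=k[[t^2,t^5]]$ and $\mathfrak a=(t^2,t^5)$, the maximal ideal, which is integrally closed. Then $\mathfrak a^2$ contains only elements whose exponents lie in $\{4,6,7,8,\dots\}$, so $t^5\notin\mathfrak a^2$. But $t^5\in\overline{\mathfrak a^2}$, since $(t^5)^2=t^2\cdot (t^4)^2\in(\mathfrak a^2)^2$. What saves us under the hypothesis of Theorem B is an inclusion $\mathfrak a\subseteq\ell A$, combined with Gorenstein duality.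

We recall the terms for a reduced one-dimensional Cohen–Macaulay local ring $A$ with total quotient ring $K_A$ and finite integral closure $\bar A$ in $K_A$. The *conductor* is $\mathfrak c=A:_{K_A}\bar A$, an ideal of $\bar A$ contained in $A$. For $A=k[[t^2,t^5]]$, $\bar A=k[[t]]$ and $\mathfrak c=t^4k[[t]]$. If $A$ is Gorenstein, then $F\mapsto F^{-1}=A:_{K_A}F$ is an inclusion-reversing involution on finitely generated fractional ideals containing a unit of $K_A$.

**Proof of Theorem B.** **Step 1: reductions.** By (F2) we may replace $R$ by $\hat R$, so $R$ is excellent. As $I$ is $\mathfrak m$-primary, $\mu(I)\ge d$, so $\ell\ne0$. So $\bar R=R/\ell R$ has dimension $d-1$, and $\bar I=I\bar R$, which is primary to its maximal ideal, is minimally generated by exactly $d-1$ elements.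

**Step 2: cut down to a Gorenstein curve, keeping the ideal integrally closed.** Let $I=(a_1,\dots,a_n)$, $R_0=R$, and for $i=1,\dots,d-1$ let $R_i=R_{i-1}'/(x_i)$ be the ring $D$ of Section 3 for the ring $R_{i-1}$, the ideal $IR_{i-1}$, the generators $a_1,\dots,a_n$ and new variables $z_{i1},\dots,z_{in}$. By Lemma 4, applied repeatedly, for $i\le d-2$ the ring $R_i$ is an excellent Cohen–Macaulay normal domain of dimension $d-i$, regular at nonmaximal primes, and $A:=R_{d-1}$ is a reduced excellent one-dimensional Cohen–Macaulay local ring. By Lemma 3, applied successively to $R_0,\dots,R_{d-2}$ (all of dimension at least $2$), all $IR_i$ are integrally closed; in particular $\mathfrak a:=IA$ is.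

For a local ring $B$ the construction $B\mapsto B[w]_{\mathfrak m_BB[w]}$ commutes with passing to quotients, and doing it twice is the same as adjoining both sets of variables at once. So
$$A=R''/(x_1,\dots,x_{d-1}),\qquad R''=R[z_{ij}]_{\mathfrak mR[z_{ij}]},\qquad x_i=\sum_jz_{ij}a_j .$$
$R''$ is regular of dimension $d$ and $\dim A=1$, so the $x_i$ form a regular sequence and $A$ is Gorenstein.

**Step 3: $\mathfrak a\subseteq\ell A$, and $\ell$ is a nonzerodivisor on $A$.** This is where the hypothesis on $\ell$ is used. The classes $\bar a_j$ span the $(d-1)$-dimensional space $\bar I/\mathfrak m\bar I$. Express $x_1,\dots,x_{d-1}$ in a basis of $(\bar I/\mathfrak m\bar I)\otimes_kk(z_{ij})$. The determinant is a polynomial in the $z_{ij}$, and it is nonzero at a specialization where the $x_i$ become the basis. So the classes of the $x_i$ are independent, and by Nakayama $\bar I\,R''/\ell R''=(x_1,\dots,x_{d-1})R''/\ell R''$, i.e.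
$$IR''\subseteq(x_1,\dots,x_{d-1})R''+\ell R'' .$$
Hence $\mathfrak a\subseteq\ell A$. Moreover $A/\ell A=R''/(I+\ell R)R''$ has finite length, so $\ell$ is a nonzerodivisor on the one-dimensional Cohen–Macaulay ring $A$.

**Step 4: integral closure of ideals of $A$ is computed on $\bar A$.** As $A$ is reduced and excellent, $\bar A$ is a finite $A$-module; it is a finite product of semilocal principal ideal domains. So $\mathfrak a\bar A=g\bar A$ and $\mathfrak c=u\bar A$ with $g,u$ units of $K_A$. Let $\mathfrak b$ be an ideal of $A$ containing a nonzerodivisor. Then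
$$\overline{\mathfrak b}=\mathfrak b\bar A\cap A. \tag{6}$$
Indeed $\overline{\mathfrak b}\subseteq\overline{\mathfrak b\bar A}=\mathfrak b\bar A$, since $\mathfrak b\bar A$ is principal, generated by a nonzerodivisor, and $\bar A$ is integrally closed in $K_A$. Conversely, if $h\in\mathfrak b\bar A\cap A$, then $h\bar A\subseteq\mathfrak b\bar A$ with $\bar A$ a finite faithful $A$-module, and the determinant trick shows that $h$ is integral over $\mathfrak b$. (See also Huneke–Swanson, Prop. 1.6.1.) In particular $\mathfrak a=g\bar A\cap A$.

**Step 5: duality turns $\mathfrak a\subseteq\ell A$ into $g\in\mathfrak c$.** For fractional ideals as above, $(F_1^{-1}+F_2^{-1})^{-1}=F_1\cap F_2$; applying the involution, $(F_1\cap F_2)^{-1}=F_1^{-1}+F_2^{-1}$. With $F_1=g\bar A$, $F_2=A$,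
$$\mathfrak a^{-1}=(g\bar A)^{-1}+A=g^{-1}\mathfrak c+A .$$
From $\mathfrak a\subseteq\ell A$ we get $\ell^{-1}\in\mathfrak a^{-1}$, so $\ell^{-1}=g^{-1}u\beta+\alpha$ with $\beta\in\bar A$, $\alpha\in A$. Multiply by $\ell$:
$$1-\ell\alpha=\ell g^{-1}u\beta .$$
The left side is a unit of the local ring $A$, so $g=\ell u\beta(1-\ell\alpha)^{-1}\in u\bar A=\mathfrak c$. Therefore $g\bar A\subseteq\mathfrak c\subseteq A$ and $\mathfrak a=g\bar A\cap A=g\bar A$.

**Step 6: all powers, and back up to $R$.** For $n\ge1$, $\mathfrak a^n=g^n\bar A$ is contained in $A$, and by (6) $\overline{\mathfrak a^n}=\mathfrak a^n\bar A\cap A=g^n\bar A\cap A=\mathfrak a^n$. So all powers of $IR_{d-1}$ are integrally closed. Apply Lemma 2(b) successively to $R_{d-2},\dots,R_0$: $I$ is normal. $\square$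

In the cautionary example, $\mathfrak a=(t^2,t^5)$ has $g=t^2\notin\mathfrak c=t^4\bar A$; correspondingly, it lies in no $\ell A$ with $\ell$ in the maximal ideal, since it is the maximal ideal and is not principal.

## 10. Counting generators on a hyperplane section: proof of Theorem A

For $d=1$, $R$ is a discrete valuation ring and the claim is trivial. By (F2) and Lemma 1 we may replace $R$ by $\hat R$ and then by $\hat R[T]_{\mathfrak m\hat R[T]}$; this changes neither $\mu(I)$ nor whether $I$ is integrally closed or normal. So $R$ is excellent with infinite residue field $k$. For $d=2$, Proposition 6 with $X=\operatorname{Spec}R$ gives the claim for every integrally closed $\mathfrak m$-primary ideal.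

**A formula for $\mu(I)$ when $d\ge2$.** Its purpose is to read off $\mu(I)$ from one dimension lower. For each $v_i$ from (F3), the set $\{h\in\mathfrak m:v_i(h)>v_i(\mathfrak m)\}$ contains $\mathfrak m^2$ and defines a proper subspace of $\mathfrak m/\mathfrak m^2$. As $k$ is infinite, there is $\ell\in\mathfrak m\setminus\mathfrak m^2$ with $v_i(\ell)=v_i(\mathfrak m)$ for all $i$. If $\ell h\in\mathfrak mI$, then $v_i(\mathfrak m)+v_i(h)\ge v_i(\mathfrak m)+v_i(I)$, so $v_i(h)\ge v_i(I)$ for all $i$, and $h\in\overline I=I$. Hence $\mathfrak mI:\ell=I$. Put $\bar R=R/\ell R$, regular of dimension $d-1$ with maximal ideal $\mathfrak n$, and $\bar I=I\bar R$. Kernel and cokernel of multiplication by $\ell$ on $R/\mathfrak mI$ have equal length, so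
$$\mu(I)=\lambda(I/\mathfrak mI)=\lambda\big((\mathfrak mI:\ell)/\mathfrak mI\big)=\lambda\big(R/(\mathfrak mI+\ell R)\big)=\lambda(\bar R/\mathfrak n\bar I). \tag{7}$$

For example, for $I=z\mathfrak m+(x,y)^3$ and $\ell=x+y+z$ (with $v_1(\ell)=v_2(\ell)=1$), eliminate $x$. Then $\bar I=(yz,z^2,y^3)$ and $\mathfrak n\bar I=(y^2z,yz^2,z^3,y^4)$, which has colength $7$: the classes of $1,y,z,y^2,yz,z^2,y^3$ form a basis of the quotient. Here $V=\langle YZ,Z^2\rangle$, with the common factor $Z$.

**The case $d=3$, $\mu(I)\le7$, order one.** If $I\not\subseteq\mathfrak m^2$, then in Lemma 5 $D$ is a two-dimensional regular local ring with infinite residue field, $ID$ is integrally closed, hence normal by Proposition 6, and so $I$ is normal.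

**The case $d=3$, $\mu(I)\le7$, $I\subseteq\mathfrak m^2$.** We show that Proposition 9 or Theorem B always applies. Choose $\ell$ as in (7). Then $\bar I\subseteq\mathfrak n^2$ and $\mathfrak n\bar I\subseteq\mathfrak n^3$. Since $\lambda(\bar R/\mathfrak n^3)=1+2+3=6$, (7) gives
$$\lambda(\mathfrak n^3/\mathfrak n\bar I)=\mu(I)-6\le1 .$$
Let $V\subseteq\mathfrak n^2/\mathfrak n^3=k[X,Y]_2$ be the image of $\bar I$. The image of $\mathfrak n\bar I$ in the $4$-dimensional space $\mathfrak n^3/\mathfrak n^4=k[X,Y]_3$ is $W=k[X,Y]_1\cdot V$, so $\dim W\ge3$. If $\dim V\le1$, then $\dim W\le2$. Hence $\dim V\ge2$, and there are three cases.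

* $\dim V=3$. Then $XY\in V$ is nondegenerate, and Proposition 9 applies.
* $\dim V=2$ and the elements of $V$ have a common factor. It is linear, say $L$, since a common factor of degree $2$ would give $\dim V=1$. So $V=L\cdot k[X,Y]_1\ni LL'$ with $L'$ independent of $L$. If $L=\alpha X+\beta Y$, $L'=\gamma X+\delta Y$, the discriminant of $LL'$ is $(\alpha\delta+\beta\gamma)^2-4\alpha\gamma\beta\delta=(\alpha\delta-\beta\gamma)^2\ne0$. Proposition 9 applies.
* $\dim V=2$ and $V=\langle q_1,q_2\rangle$ with $q_1,q_2$ coprime. A nontrivial relation $L_1q_1=L_2q_2$ with $L_i$ linear or zero is impossible, since $q_1$ would have to divide $L_2$. So $\dim W=4$, $\mathfrak n\bar I+\mathfrak n^4=\mathfrak n^3$, and $\mathfrak n\bar I=\mathfrak n^3$ by Nakayama. Then $\bar I/\mathfrak n\bar I=\bar I/\mathfrak n^3=V$ is two-dimensional, so $\bar I=I(R/\ell R)$ is generated by $2=d-1$ elements. Theorem B applies.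

In all cases $I$ is normal. This already gives the Corollary.

**The case $d\ge4$.** We induct on $d$. If $I\subseteq\mathfrak m^2$, then $\mathfrak n\bar I\subseteq\mathfrak n^3$ and (7) gives
$$\mu(I)\ge\lambda(\bar R/\mathfrak n^3)=\binom{d+1}2\ge d+6,$$
where the last inequality is $(d-4)(d+3)\ge0$. This contradicts $\mu(I)\le d+4$. So $I\not\subseteq\mathfrak m^2$. In Lemma 5, $D$ is regular of dimension $d-1$, $ID$ is integrally closed and $\mu(ID)=\mu(I)-1\le(d-1)+4$. By induction $ID$ is normal, so $I$ is normal. $\square$

## 11. Non-normal ideals with $d+5$ generators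

**Proof of sharpness.** Let $J=\overline{(x^7,y^3,z^2)}\subset k[x,y,z]$. In Section 1 we saw that $J$ has eight minimal generators and that $x^6y^2z\in\overline{J^2}\setminus J^2$, over every field. For $d\ge3$ put
$$I=(J,w_1,\dots,w_{d-3})\subset k[x,y,z,w_1,\dots,w_{d-3}] .$$
The eight monomials and the $w_i$ are minimal generators, so $\mu(I)=8+(d-3)=d+5$.

*$I$ is integrally closed.* Let $h\in\overline I$, and write $h=h_0+h_1$ with $h_0\in k[x,y,z]$ and $h_1\in(w_1,\dots,w_{d-3})\subseteq I$. Setting $w=0$ is a ring map taking $I$ to $J$ and $h$ to $h_0$, so $h_0\in\overline J=J\subseteq I$ by (F1). So $h\in I$.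

*$I$ is not normal.* Setting $w=0$ also shows $I^2\cap k[x,y,z]=J^2$. Now $x^6y^2z\in\overline{J^2}\subseteq\overline{I^2}$, but $x^6y^2z\notin J^2=I^2\cap k[x,y,z]$. So $I^2\ne\overline{I^2}$.

*Localization.* $I$, $I^2$ and $\overline{I^2}$ are primary to the homogeneous maximal ideal $\mathfrak M=(x,y,z,w_1,\dots,w_{d-3})$. So $I/\mathfrak MI$ and $\overline{I^2}/I^2$ do not change under localization at $\mathfrak M$, and integral closure commutes with localization. In the local ring, $I$ is therefore still integrally closed with exactly $d+5$ generators, and it is not normal. $\square$
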